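\title{Polytopes whose facets are products with a large simplex}

\begin{abstract}
We prove that for $q\ge1$ and $p>q+1$ there is no convex polytope all of whose facets are combinatorially equivalent to $\Delta^p\times\Delta^q$, confirming a conjecture posed by Castillo, Pi\~neda-Villavicencio and Samper. More generally, a polytope all of whose facets are combinatorially equivalent to $\Delta^p\times B$, where the $q$-polytope $B$ may vary from facet to facet, exists if and only if $p\le q+1$. When $p\ge q+2$, the product structures of neighboring facets are forced to agree. The facets then group into shells, each of which is the silhouette of the polytope under a suitable projection, and an extremal choice of a shell leads to a contradiction.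
\end{abstract}

\section{Introduction}\label{sec:intro}

Throughout, a $d$-polytope is a convex polytope of dimension $d$, and $\Delta^k$ is the $k$-dimensional simplex. Two polytopes are \emph{combinatorially equivalent}, written $\cong$, if their face lattices are isomorphic. Given a $(d-1)$-polytope $Q$, one may ask whether some $d$-polytope has all its facets combinatorially equivalent to $Q$. For $Q=\Delta^{d-1}$ the simplex $\Delta^d$ is an example, and for a cube the cube of the next dimension is one. A product $\Delta^p\times\Delta^q$ with $p\ge q\ge1$ and $p+q=d-1$ has $p+q+2$ facets, only one more than a simplex of the same dimension, so it is a natural next candidate.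

Products supply the first examples. The $3$-cube has facets $\Delta^1\times\Delta^1$. The facets of $\Delta^s\times\Delta^t$ are $\Delta^{s-1}\times\Delta^t$ and $\Delta^s\times\Delta^{t-1}$. Since the dimension $a+b$ and the number of vertices $(a+1)(b+1)$ determine the pair $\{a,b\}$, these two types agree exactly when $s=t$. Thus $\Delta^{q+1}\times\Delta^{q+1}$ has all facets equivalent to $\Delta^{q+1}\times\Delta^q$, which settles the case $p=q+1$.

This example relies on a symmetry. Two facets $\Delta^{q+1}\times\tau$ and $\sigma\times\Delta^{q+1}$, with $\sigma\cong\tau\cong\Delta^q$, meet in the ridge $\sigma\times\tau$. Seen from the first facet, $\sigma$ is part of the large factor; seen from the second, $\sigma$ is the small factor. The gluing exchanges the roles of the two factors, and it can do so because the ridge $\Delta^q\times\Delta^q$ has two factors of the same size. For $p>q+1$ the facets of $\Delta^p\times\Delta^q$ are $\Delta^{p-1}\times\Delta^q$ and $\Delta^p\times\Delta^{q-1}$, and both still show which factor is the large one. No exchange is possible, so the product structures of all facets must fit together along the whole boundary sphere. One expects this to be too rigid, and the conjecture posed in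 \cite{CPS} says so: \emph{if $p\ge q\ge1$, $p+q=d-1$ and $p>q+1$, then no $d$-polytope has all its facets combinatorially equivalent to $\Delta^p\times\Delta^q$.} The case $q=1$ is known: for $d>4$ there is no \emph{prismatical} $d$-polytope, that is, none whose facets are all equivalent to $\Delta^{d-2}\times\Delta^1$. We prove the conjecture, without using this case.

From now on $p,q\ge1$ are integers and $d=p+q+1$.

\begin{theorem}\label{thm:main}
If $p>q+1$ and $q\ge1$, there is no $d$-polytope all of whose facets are combinatorially equivalent to $\Delta^p\times\Delta^q$.
\end{theorem}

The proof never uses that the small factor is a simplex, nor that it is the same for all facets. In that generality the bound on $p$ is exact.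

\begin{theorem}\label{thm:sharp}
There is a $d$-polytope in which every facet $F$ satisfies $F\cong\Delta^p\times B_F$ for some $q$-polytope $B_F$, depending on $F$, if and only if $p\le q+1$.
\end{theorem}

Theorem~\ref{thm:main} is the special case $B_F=\Delta^q$ of the ``only if'' part. The inequality $p\ge q+2$ serves only to make the product structures of neighboring facets agree. To separate this from the geometry, we record the agreement as a coloring. The edges of $\Delta^p\times B$ are of two kinds: $e\times\{w\}$, with $e$ an edge of $\Delta^p$ and $w$ a vertex of $B$, and $\{v\}\times e$, with $v$ a vertex of $\Delta^p$ and $e$ an edge of $B$. A \emph{$(p,q)$-coloring} of a $d$-polytope $P$ is a coloring of the edges of $P$ in red and blue such that for every facet $F$ there are a $q$-polytope $B_F$ and an isomorphism of face lattices $F\to\Delta^p\times B_F$ under which the red edges of $F$ correspond to the edges $e\times\{w\}$ and the blue edges to the edges $\{v\}\times e$.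

\begin{theorem}\label{thm:color}
Let $p\ge2$ and $q\ge1$. No $d$-polytope has a $(p,q)$-coloring.
\end{theorem}

The example $\Delta^{q+1}\times\Delta^{q+1}$ shows that $p>q+1$ cannot be weakened to $p\ge q+1$ in Theorem~\ref{thm:main}. In Theorem~\ref{thm:sharp} the number $p$ must be the same for all facets: for $t\ge2$ and $s\ge t+3$, every facet of $\Delta^s\times\Delta^t$ is a product of two simplices of positive dimension whose dimensions differ by at least two. We make no claim about which cases $p=q$ occur in the setting of Theorem~\ref{thm:main}, beyond the $3$-cube for $q=1$.

Section~\ref{sec:reduction} derives Theorem~\ref{thm:sharp} from Theorem~\ref{thm:color}. Section~\ref{sec:prisms} proves Theorem~\ref{thm:color} for triangular prisms, where the geometry can be seen directly, and Sections~\ref{sec:center}--\ref{sec:climb} prove it in general.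

\section{Facts about polytopes and cones}\label{sec:facts}

An isomorphism of face lattices preserves dimensions, inclusions and intersections of faces. The faces of a $d$-polytope of dimension $d-1$ and $d-2$ are its \emph{facets} and \emph{ridges}. Two facets are \emph{adjacent} if they share a ridge, and the \emph{dual graph} has the facets as nodes and the adjacent pairs as edges. We use the following textbook facts.

\begin{enumerate}
\item[(P1)] The nonempty faces of a product $\sigma\times\tau$ are the products $\sigma'\times\tau'$ of nonempty faces. Dimensions add, and $(\sigma'\times\tau')\cap(\sigma''\times\tau'')=(\sigma'\cap\sigma'')\times(\tau'\cap\tau'')$.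
\item[(P2)] The graph formed by the vertices and edges of a polytope is connected. In dimension at least $2$ the dual graph is connected, and every ridge lies in exactly two facets and is their intersection.
\item[(P3)] The faces of a $d$-polytope $P$ that contain a given $k$-face $G$ form the face lattice of a polytope $P/G$ of dimension $d-k-1$, whose facets and ridges correspond to the facets and ridges of $P$ containing $G$.
\item[(P4)] A face is determined by its vertex set, and a point in the relative interior of a face $G$ lies in a face $G'$ only if $G\subset G'$.
\end{enumerate}

A \emph{cone} is the set of nonnegative combinations of finitely many vectors; a linear image of a cone is a cone. A cone $K$ is \emph{pointed} if $K\cap(-K)=\{0\}$.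

\begin{enumerate}
\item[(C1)] A pointed cone of dimension $k+1$ is the cone over a $k$-polytope lying in an affine hyperplane that misses $0$, and its nonzero faces are the cones over the nonempty faces of that polytope. In particular the statements of (P2) on facets and ridges hold for pointed cones of dimension at least $3$.
\item[(C2)] Let $K$ be a cone spanning a vector space $W$. If $\ell\in W^*$ is nonzero and nonnegative on $K$, then $K\cap\ker\ell$ is a proper face and lies in some facet; it is itself a facet if it spans a hyperplane. Each facet arises in this way from a functional that is unique up to a positive factor, and $K$ is the set of points of $W$ at which all these facet functionals are nonnegative.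
\item[(L)] A linear functional that vanishes on $\bigcap_i\ker\ell_i$ is a linear combination of the functionals $\ell_i$.
\end{enumerate}

\section{A large simplex forces the coloring}\label{sec:reduction}

Suppose every facet $F$ of $P$ is equivalent to $\Delta^p\times B_F$, and fix such an isomorphism for each $F$. Call an edge of $F$ \emph{$F$-red} if it has the form $e\times\{w\}$ and \emph{$F$-blue} if it has the form $\{v\}\times e$. An edge of $P$ lies in many facets, and the colors it receives may differ. In $\Delta^2\times\Delta^2$, for instance, the edge $e\times\{w\}$ lies on a triangle of the prism $\Delta^2\times e'$ with $w\in e'$, where it is red, and joins the two triangles of the prism $e\times\Delta^2$, where it is blue. To compare two adjacent facets we need a description of the color that refers only to their common ridge.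

\begin{lemma}\label{lem:recognize}
Let $p\ge q+2$, let $F\cong\Delta^p\times B_F$ with $\dim B_F=q$, and let $R$ be a facet of $F$. An edge of $R$ is $F$-red if and only if it lies in a face of $R$ that is a simplex of dimension at least $p-1$.
\end{lemma}

\begin{proof}
By (P1), $R=\sigma\times\tau$, where either $\sigma$ is a facet of $\Delta^p$ and $\tau=B_F$, or $\sigma=\Delta^p$ and $\tau$ is a facet of $B_F$. In both cases $\sigma$ is a simplex of dimension at least $p-1$. An $F$-red edge $e\times\{w\}$ of $R$ lies in the face $\sigma\times\{w\}$, which is such a simplex.

Let $\{v\}\times e$ be an $F$-blue edge of $R$, and let $\sigma'\times\tau'$ be a face of $R$ that contains it and is a simplex. Then $\dim\tau'\ge1$. If also $\dim\sigma'\ge1$, choose vertices $x\ne x'$ of $\sigma'$ and $y\ne y'$ of $\tau'$. A face containing $(x,y)$ and $(x',y')$ is a product of two faces of positive dimension, so these two vertices are not joined by an edge; but in a simplex any two vertices are. Hence $\sigma'=\{v\}$, and the simplex has dimension $\dim\tau'\le q<p-1$.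
\end{proof}

The last inequality is the only place where $p\ge q+2$ is used. For $p=q+1$ a blue edge may lie in a blue simplex of dimension $q=p-1$, as in $\Delta^{q+1}\times\Delta^{q+1}$.

\begin{proof}[Proof of Theorem~\ref{thm:sharp} from Theorem~\ref{thm:color}]
Let $p\le q+1$, and let $K$ be any polytope of dimension $q+1-p\ge0$. The product $\Delta^p\times\Delta^p\times K$ has dimension $p+q+1=d$. By (P1) each of its facets is obtained by replacing one factor of positive dimension by one of its facets. So each facet is equivalent to $\Delta^p\times(\Delta^{p-1}\times K)$ or, if $\dim K\ge1$, to $\Delta^p\times(\Delta^p\times k)$ with $k$ a facet of $K$. The second factors have dimensions $(p-1)+(q+1-p)=q$ and $p+(q-p)=q$.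

Let $p\ge q+2$, and suppose $P$ is a $d$-polytope with all facets of the form $\Delta^p\times B_F$. The criterion in Lemma~\ref{lem:recognize} depends only on the polytope $R$. Hence if two facets $F,F'$ share the ridge $R$, every edge of $R$ has the same color in $F$ and in $F'$. Now let $e$ be any edge of $P$. By (P3) and (P2) applied to the $(d-2)$-polytope $P/e$, any two facets containing $e$ are joined by a chain of facets in which consecutive members share a ridge containing $e$. So all facets containing $e$ give it the same color, and these colors form a $(p,q)$-coloring of $P$. Since $p\ge q+2\ge3$, this contradicts Theorem~\ref{thm:color}.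
\end{proof}

\section{Triangular prisms in dimension four}\label{sec:prisms}

The smallest case of Theorem~\ref{thm:color} is $p=2$, $q=1$. Suppose $P$ is a $4$-polytope with a $(2,1)$-coloring. Its facets are combinatorial triangular prisms with red triangles and three blue edges, and two prisms that share a quadrilateral agree on which two of its edges are blue. (Without this agreement there is an example, $\Delta^2\times\Delta^2$.) The hypothesis is purely combinatorial: the blue edges of a prism need not be parallel. The first step extracts what geometry remains.

\emph{The blue edges of a prism are concurrent.} In the projective closure of the affine hull of a prism $F$, the planes of the three quadrilaterals have a common point $x_F$. The line through a blue edge is the intersection of two of these planes, so it passes through $x_F$, and $x_F$ is the intersection of any two of the three blue lines (Figure~\ref{fig:prism}). The three quadrilaterals have no common point, so $x_F\notin F$, and therefore $x_F\notin P$. If $F$ and $F'$ share a quadrilateral, they share two blue edges, so $x_F=x_{F'}$. Call a \emph{shell} a class of prisms that are connected through quadrilaterals. Each shell $N$ has a center $x_N$.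

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.95]
\fill[gray!20] (-1.8,0) -- (0.9,-0.7) -- (0.7,1.26) -- (-0.81,1.89) -- cycle;
\draw[red] (-1.8,0) -- (0.9,-0.7) -- (2,0.4);
\draw[red,dashed] (-1.8,0) -- (2,0.4);
\draw[red] (-0.81,1.89) -- (0.7,1.26) -- (1.28,2.11) -- cycle;
\draw[blue,ultra thick] (-1.8,0) -- (-0.81,1.89);
\draw[blue,ultra thick] (0.9,-0.7) -- (0.7,1.26);
\draw[blue,ultra thick] (2,0.4) -- (1.28,2.11);
\draw[dotted,thick] (-0.81,1.89) -- (0.4,4.2);
\draw[dotted,thick] (0.7,1.26) -- (0.4,4.2);
\draw[dotted,thick] (1.28,2.11) -- (0.4,4.2);
\fill (0.4,4.2) circle (1.6pt) node[right] {$x_F$};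
\end{tikzpicture}
\caption{A combinatorial triangular prism $F\cong\Delta^2\times\Delta^1$ with red edges (thin) and blue edges (thick). The lines through the blue edges meet in a point $x_F$ outside $F$. A second prism glued along the shaded quadrilateral with matching colors contains two of these blue edges, so its blue lines meet in the same point.}\label{fig:prism}
\end{figure}

\emph{A shell is a silhouette.} Fix a shell $N$. Since $x_N\notin P$, some hyperplane through $x_N$ misses $P$. A projective transformation sending it to infinity maps $P$ to a combinatorially equivalent polytope, so we may assume that all blue edges in $N$ are vertical, that is, parallel to the last coordinate axis of $\mathbb R^4$. Let $\pi:\mathbb R^4\to\mathbb R^3$ be the vertical projection and $Q=\pi(P)$, a $3$-polytope. The hyperplane of a prism $G\in N$ is vertical, so it projects to a supporting plane of $Q$. Thus $\pi(G)$ is a facet of $Q$ and $G=P\cap\pi^{-1}(\pi(G))$; in particular different prisms give different facets. The three blue edges of $G$ project to points, so $\pi(G)$ is a triangle whose edges are the images of the quadrilaterals of $G$. The prism on the other side of such a quadrilateral lies in $N$ and projects to the facet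 of $Q$ on the other side of the edge. Since the dual graph of $Q$ is connected, \emph{every} facet of $Q$ is $\pi(G)$ for some $G\in N$. A convex subset of $\partial Q$ lies in a facet of $Q$, so every face of $P$ that projects into $\partial Q$ lies in a prism of $N$.

\emph{A shell has two sides.} A facet with a vertical hyperplane projects into $\partial Q$ and so belongs to $N$. Every other facet is \emph{upper} or \emph{lower}, according to the sign of the last coordinate of its outer normal. Call these two sets of facets the sides of $N$; they are nonempty because $P$ is bounded. Each side is connected in the dual graph. Indeed, the upper facets project bijectively onto the cells of a polyhedral subdivision of $Q$, and a segment in general position between interior points of two cells passes from cell to cell through common $2$-faces, which are images of ridges. Moreover, an upper facet is never adjacent to a lower one. A point lying in both is the only point of $P$ on its vertical line, so it projects to $\partial Q$; a common ridge would therefore lie in a third facet, a prism of $N$, contrary to (P2). Consequently, a set of facets that is connected in the dual graph and disjoint from $N$ lies in one side of $N$.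

\emph{Descent.} Among all shells and their sides, choose a shell $N$ and a side $S$ of $N$ with as few facets as possible. Let $N'$ be the shell of some facet in $S$. Then $N'$ is connected and disjoint from $N$, so $N'\subset S$. Likewise $N$ lies in one side of $N'$; let $S'$ be the other side of $N'$. It is connected and disjoint from $N$, so it lies in one side of $N$. The dual graph of $P$ is connected and the two sides of $N'$ are not adjacent, so some facet $K\in S'$ is adjacent to a facet of $N'\subset S$. As $K\notin N$ and the sides of $N$ are not adjacent, $K\in S$. Hence $S'\subset S\setminus N'$, which contradicts the choice of $S$.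

In words: the shells are nested like the layers of an onion, and there is no innermost one. For general $q$ the centers and silhouettes survive, with the point $x_N$ replaced by a projective subspace of dimension $q-1$. The two sides do not: the vertical part of a normal vector now lies in $\mathbb R^q$ and has no sign when $q\ge2$. Two devices replace them. For a shell $N'$ that is reached from $N$ by a single step of the right kind, the vertical parts of the normals lie on one line, and a sign is available again (Section~\ref{sec:cap}). And instead of counting facets we follow a generic height function (Section~\ref{sec:climb}).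

\section{The center of a facet}\label{sec:center}

For the rest of the paper, $p\ge2$, $q\ge1$, and $P$ is a $d$-polytope with a $(p,q)$-coloring; we seek a contradiction. For each facet $F$ fix $B_F$ and an isomorphism $F\to\Delta^p\times B_F$ as in the definition, and name the faces of $F$ by their images. The letter $v$ denotes a vertex of $\Delta^p$, $\sigma_v$ is the facet of $\Delta^p$ opposite $v$, and $b$ denotes a facet of $B_F$, which is nonempty because $q\ge1$. We call
\[
B_v(F)=\{v\}\times B_F,\qquad W_v(F)=\sigma_v\times B_F,\qquad D_b(F)=\Delta^p\times b
\]
the \emph{fibers}, \emph{walls} and \emph{caps} of $F$, and omit $F$ when it is fixed. By (P1) the facets of $F$ are its walls and caps. In a triangular prism the fibers are the blue edges, the walls are the quadrilaterals, and the caps are the triangles.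

\subsection*{What the coloring says about a ridge}
The isomorphisms for two adjacent facets were chosen independently. The following lemma relates them, and it is the only place where the coloring is used.

\begin{lemma}\label{lem:types}
Let $R=F\cap F'$ be a ridge of $P$. Then $R$ is a wall of $F$ if and only if it is a wall of $F'$. Moreover:
\begin{enumerate}
\item[(a)] if $R$ is a wall, then $p$ of the fibers of $F$ are also fibers of $F'$;
\item[(b)] if $R=D_b(F)=D_{b'}(F')$ is a cap, then the $p+1$ faces $\{v\}\times b$ of $F$ are the same as the $p+1$ faces $\{v'\}\times b'$ of $F'$.
\end{enumerate}
\end{lemma}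

\begin{proof}
Let $\Gamma$ be the graph consisting of all vertices of $R$ and the blue edges of $R$. It depends only on $R$ and the coloring. If $R=\sigma\times\tau$ in $F$, the blue edges are the $\{v\}\times e$ with $v$ a vertex of $\sigma$ and $e$ an edge of $\tau$. The graph of $\tau$ is connected, so the components of $\Gamma$ are the vertex sets of the faces $\{v\}\times\tau$, one for each vertex $v$ of $\sigma$. For a wall these are $p$ fibers of $F$; for the cap $D_b$ they are the $p+1$ faces $\{v\}\times b$. The same description holds in $F'$. The number of components of $\Gamma$ gives the type of $R$, and the components themselves give (a) and (b) by (P4).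
\end{proof}

\subsection*{Homogeneous coordinates}
The center of a prism may lie at infinity, so we pass to cones, where points at infinity play no special role. Place $P$ in an affine hyperplane of $V=\mathbb R^{d+1}$ that misses $0$, and let $C=\operatorname{cone}(P)$, a pointed cone spanning $V$. For a nonempty face $G$ of $P$, let $\operatorname{cone}(G)$ be the corresponding face of $C$ and $\operatorname{lin}(G)$ its linear span, of dimension $\dim G+1$. Fix a point $o$ in the interior of $C$. For each facet $F$ let $u_F\in V^*$ be the facet functional of $\operatorname{cone}(F)$ normalized by $u_F(o)=1$. Thus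
\[
u_F\ge0\ \text{on }C,\qquad C\cap\ker u_F=\operatorname{cone}(F),\qquad\ker u_F=\operatorname{lin}(F),
\]
and the functionals of distinct facets are not proportional.

Fix a facet $F$. Let $F_v$ be the facet of $P$ adjacent to $F$ through the wall $W_v$, and $F^b$ the one adjacent through the cap $D_b$. On the space $\operatorname{lin}(F)$, of dimension $p+q+1$, put
\[
\alpha_v=u_{F_v}|_{\operatorname{lin}(F)},\qquad\beta_b=u_{F^b}|_{\operatorname{lin}(F)}.
\]
These are nonnegative on $\operatorname{cone}(F)$, and since $F\cap F_v=W_v$ and $F\cap F^b=D_b$, their zero sets there are $\operatorname{cone}(W_v)$ and $\operatorname{cone}(D_b)$. So they are the facet functionals of $\operatorname{cone}(F)$, and by (C2)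
\begin{equation}\label{eq:ineq}
\operatorname{cone}(F)=\{y\in\operatorname{lin}(F):\ \alpha_v(y)\ge0\ \text{for all }v,\ \beta_b(y)\ge0\ \text{for all }b\}.
\end{equation}
By (P1), $B_v\subset W_{v'}$ for $v'\ne v$, while $B_v\cap W_v=\emptyset$. This gives the rule on which all computations below rest:
\begin{equation}\label{eq:values}
0\ne y\in\operatorname{cone}(B_v)\quad\Longrightarrow\quad\alpha_v(y)>0\ \text{ and }\ \alpha_{v'}(y)=0\ \text{ for }v'\ne v.
\end{equation}
The \emph{center} of $F$ is the intersection of the hyperplanes spanned by its walls,
\[
X_F=\bigcap_v\ker\alpha_v\subset\operatorname{lin}(F).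
\]
For a triangular prism it is the line through $0$ that represents the point $x_F$.

\begin{lemma}\label{lem:center}
For every facet $F$:
\begin{enumerate}
\item[(a)] The $p+1$ functionals $\alpha_v$ are linearly independent, $\dim X_F=q$, and
$X_F=\operatorname{lin}(B_v)\cap\operatorname{lin}(B_{v'})=\bigcap_{v''}\operatorname{lin}(B_{v''})$ for any $v\ne v'$.
\item[(b)] $X_F\cap C=\{0\}$.
\item[(c)] For every $b$, $\beta_b|_{X_F}\ne0$ and $X_F\cap\ker\beta_b=\bigcap_v\operatorname{lin}(\{v\}\times b)$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) If $\sum_vc_v\alpha_v=0$, evaluating at a vertex $y$ of $B_v$ gives $c_v\alpha_v(y)=0$ by \eqref{eq:values}, so $c_v=0$. Hence $\dim X_F=(p+q+1)-(p+1)=q$, and $\bigcap_{v'\ne v}\ker\alpha_{v'}$ has dimension $q+1$. The latter space contains $\operatorname{lin}(B_v)$ by \eqref{eq:values}, and $\dim\operatorname{lin}(B_v)=q+1$, so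
\[
\operatorname{lin}(B_v)=\bigcap_{v'\ne v}\ker\alpha_{v'} .
\]
Intersecting two or more of these spaces imposes all $p+1$ equations and gives $X_F$.

(b) We have $X_F\cap C\subset\operatorname{lin}(F)\cap C=\operatorname{cone}(F)$. A nonzero point of $\operatorname{cone}(F)$ at which all $\alpha_v$ vanish would have a positive multiple in $\bigcap_vW_v=\big(\bigcap_v\sigma_v\big)\times B_F=\emptyset$.

(c) If $\beta_b$ vanished on $X_F$, then $\beta_b=\sum_vc_v\alpha_v$ by (L). At a vertex $y$ of $\{v\}\times b\subset B_v\cap D_b$ this reads $0=c_v\alpha_v(y)$, so all $c_v=0$ and $\beta_b=0$, which is false. For the second statement, $\operatorname{lin}(\{v\}\times b)$ has dimension $q$ and is contained in $\operatorname{lin}(B_v)\cap\ker\beta_b$. The latter also has dimension $q$, because $B_v\not\subset D_b$ means that $\beta_b$ does not vanish on $\operatorname{lin}(B_v)$. So the two spaces are equal, and intersecting over $v$ gives the claim by (a).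
\end{proof}

The end of the proof needs two statements about signs. The first says that a nonnegative functional that agrees on the center with a multiple of $\beta_b$ differs from that multiple by a nonnegative combination of wall functionals. The second says that a vector on the positive side of all walls is on the positive side of some cap.

\begin{lemma}\label{lem:signs}
For every facet $F$:
\begin{enumerate}
\item[(a)] If $\varphi\in\operatorname{lin}(F)^*$ is nonnegative on $\operatorname{cone}(F)$ and $\varphi|_{X_F}=r\beta_b|_{X_F}$ for some $b$ and some $r\in\mathbb R$, then $\varphi=r\beta_b+\sum_vs_v\alpha_v$ with all $s_v\ge0$.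
\item[(b)] If $y\in\operatorname{lin}(F)$ satisfies $\alpha_v(y)>0$ for all $v$, then $\beta_b(y)>0$ for some $b$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) The functional $\varphi-r\beta_b$ vanishes on $X_F$, so it equals $\sum_vs_v\alpha_v$ for some real $s_v$ by (L). At a vertex $y$ of $\{v\}\times b$ we have $\beta_b(y)=0$, and \eqref{eq:values} gives $0\le\varphi(y)=s_v\alpha_v(y)$ with $\alpha_v(y)>0$.

(b) For each $v$ take a point in the relative interior of $B_v$ and scale it by a positive factor to a point $y_v$ with $\alpha_v(y_v)=\alpha_v(y)$. Since $B_v\not\subset D_b$, (P4) gives $\beta_b(y_v)>0$ for all $b$. Let $y'=\sum_vy_v$. By \eqref{eq:values}, $\alpha_v(y')=\alpha_v(y)$ for all $v$, so $y'-y\in X_F$. If $\beta_b(y)\le0$ for all $b$, then $\beta_b(y'-y)>0$ for all $b$. Then $y'-y\ne0$, and $y'-y\in\operatorname{cone}(F)$ by \eqref{eq:ineq}, contrary to Lemma~\ref{lem:center}(b).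
\end{proof}

\section{Shells and their shadows}\label{sec:shells}

Call two facets \emph{wall-adjacent} if they share a wall; by Lemma~\ref{lem:types} this does not depend on the facet from which the ridge is viewed. A \emph{shell} is a class of the equivalence relation generated by wall-adjacency. If $F$ and $F'$ are wall-adjacent, they have $p\ge2$ fibers in common by Lemma~\ref{lem:types}(a), and by Lemma~\ref{lem:center}(a) the spans of two common fibers intersect in $X_F$ and also in $X_{F'}$. So all facets of a shell $N$ have the same center, which we denote $X_N$, and
\begin{equation}\label{eq:vanish}
u_G|_{X_N}=0\qquad\text{for all }G\in N,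
\end{equation}
because $X_N=X_G\subset\operatorname{lin}(G)$. This is the step that needs $p\ge2$. For $p=1$ a wall is a single fiber $B_v$, and the argument gives no relation between the two hyperplanes $X_F$ and $X_{F'}$ of $\operatorname{lin}(B_v)$.

A shell is defined by local steps. The next proposition turns it into a global object: projecting $C$ along $X_N$ collapses every fiber in the shell to a ray, and the facets of the shell then cover the entire boundary of the image.

\begin{proposition}\label{prop:shadow}
Let $N$ be a shell, $\pi:V\to V/X_N$ the quotient map and $C_N=\pi(C)$.
\begin{enumerate}
\item[(a)] $C_N$ is a pointed cone spanning $V/X_N$, and its facets are exactly the cones $\pi(\operatorname{cone}(G))$ with $G\in N$.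
\item[(b)] If $u\in V^*$ is nonzero, nonnegative on $C$ and zero on $X_N$, then there is $G\in N$ with $C\cap\ker u\subset\operatorname{cone}(G)$.
\end{enumerate}
\end{proposition}

\begin{proof}
(a) The cone $C_N$ spans $V/X_N$, which has dimension $(p+q+2)-q=p+2$. If $\pi(y)=-\pi(y')$ with $y,y'\in C$, then $y+y'\in C\cap X_N=\{0\}$ by Lemma~\ref{lem:center}(b), so $y=y'=0$ because $C$ is pointed. Hence $C_N$ is pointed.

Let $G\in N$. By \eqref{eq:vanish}, $u_G$ descends to a nonzero functional $\bar u_G$ on $V/X_N$ that is nonnegative on $C_N$. For $y\in C$ we have $\bar u_G(\pi(y))=0$ if and only if $y\in\operatorname{cone}(G)$, so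
\begin{equation}\label{eq:zeroset}
C_N\cap\ker\bar u_G=\pi(\operatorname{cone}(G)).
\end{equation}
We determine this face. By Lemma~\ref{lem:center}(a), the wall functionals $\alpha_v$ of $G$ descend to a basis $\bar\alpha_v$ of the dual of $\operatorname{lin}(G)/X_N$, a space of dimension $p+1$. Use them as coordinates. The cone $\pi(\operatorname{cone}(G))$ lies in the orthant $O=\{\bar\alpha_v\ge0\text{ for all }v\}$, and by \eqref{eq:values} the image of a vertex of $B_v(G)$ is a positive multiple of the $v$-th coordinate vector. Hence $\pi(\operatorname{cone}(G))=O$. It spans a hyperplane of $V/X_N$, so it is a facet of $C_N$ by (C2).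

The facets of $O$ are the cones $O\cap\ker\bar\alpha_v$. The neighbor $G_v$ of $G$ through the wall $W_v(G)$ lies in $N$, so $\pi(\operatorname{cone}(G_v))$ is also a facet of $C_N$. It differs from $O$, because $\bar u_{G_v}$ and $\bar u_G$ are not proportional. Since $\bar\alpha_v$ is the restriction of $\bar u_{G_v}$, equation \eqref{eq:zeroset} for $G_v$ gives $O\cap\ker\bar\alpha_v\subset\pi(\operatorname{cone}(G_v))$. A ridge of $C_N$ lies in exactly two facets by (C1), so the facets of $C_N$ adjacent to $\pi(\operatorname{cone}(G))$ are the cones $\pi(\operatorname{cone}(G_v))$. Thus the set of facets of $C_N$ that come from $N$ is nonempty and closed under adjacency. The dual graph of $C_N$ is connected, so this set contains all facets.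

(b) The functional $u$ descends to a nonzero functional $\bar u\ge0$ on $C_N$. By (C2) and (a), $C_N\cap\ker\bar u$ lies in a facet $C_N\cap\ker\bar u_G$ with $G\in N$. If $y\in C$ and $u(y)=0$, then $\pi(y)$ lies in that facet, so $u_G(y)=0$ and $y\in\operatorname{cone}(G)$.
\end{proof}

The proof shows that $C_N$ is the cone over a simplicial $(p+1)$-polytope. If we allowed $q=0$, then $P$ could be any simplicial $(p+1)$-polytope with all edges red; there would be one shell, the center would be $0$, and the shadow would be $C$ itself. The contradiction for $q\ge1$ must therefore come from the caps.

\section{Crossing a cap}\label{sec:cap}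

Crossing a cap leads to a different shell, and we need to control all facets of the new shell, most of which are far from the cap. The control comes from the centers: the old and the new center share a hyperplane of the old one. On $X_N$, the functionals of the new shell are therefore multiples of a single functional, and the sign of the multiple takes over the role of ``upper'' and ``lower'' in Section~\ref{sec:prisms}.

\begin{proposition}\label{prop:cap}
Let $F$ be a facet in the shell $N$, let $D_b$ be a cap of $F$, and let $N'$ be the shell of $F^b$. Then for every $H\in N'$ there are $r>0$ and $s_v\ge0$ such that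
\[
u_H|_{\operatorname{lin}(F)}=r\beta_b+\sum_vs_v\alpha_v,
\]
where $\alpha_v,\beta_b$ are the functionals of $F$.
\end{proposition}

\begin{proof}
Write $F'=F^b$. The restriction of $u_{F'}$ to $X_N=X_F$ is $\beta_b|_{X_N}$, which is nonzero by Lemma~\ref{lem:center}(c). By \eqref{eq:vanish}, $F'\notin N$, so $N$ and $N'$ are disjoint.

\emph{The centers share a hyperplane.} By Lemma~\ref{lem:types}, $D_b(F)=D_{b'}(F')$ for a facet $b'$ of $B_{F'}$, and the faces $\{v\}\times b$ of $F$ are the faces $\{v'\}\times b'$ of $F'$, which satisfy $\{v'\}\times b'\subset B_{v'}(F')$. Lemma~\ref{lem:center}(c) for $F$ and Lemma~\ref{lem:center}(a) for $F'$ give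
\[
X_N\cap\ker\beta_b=\bigcap_v\operatorname{lin}(\{v\}\times b)=\bigcap_{v'}\operatorname{lin}(\{v'\}\times b')\subset\bigcap_{v'}\operatorname{lin}(B_{v'}(F'))=X_{N'} .
\]
Let $H\in N'$. By \eqref{eq:vanish} for $N'$, $u_H$ vanishes on $X_{N'}$, hence on $X_N\cap\ker\beta_b$. By (L), and since $\beta_b|_{X_N}\ne0$, there is a unique real number $r(H)$ with
\[
u_H|_{X_N}=r(H)\,\beta_b|_{X_N}.
\]
Note that $r(F')=1$.

\emph{The sign of $r$ is constant on $N'$.} Suppose $r(H)\le0$ for some $H\in N'$. Join $F'$ to $H$ by a chain of wall-adjacent facets of $N'$, and stop at the first facet where $r\le0$. This gives adjacent facets $H_1,H_2\in N'$ with $r(H_1)>0\ge r(H_2)$. We combine their functionals so as to cancel on $X_N$: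
\[
u=r(H_1)\,u_{H_2}-r(H_2)\,u_{H_1}.
\]
Both coefficients $r(H_1)$ and $-r(H_2)$ are nonnegative, so $u\ge0$ on $C$. Also $u(o)=r(H_1)-r(H_2)>0$, so $u\ne0$, and $u|_{X_N}=\big(r(H_1)r(H_2)-r(H_2)r(H_1)\big)\beta_b|_{X_N}=0$. Finally $u$ vanishes on the ridge $H_1\cap H_2$. By Proposition~\ref{prop:shadow}(b), this ridge lies in some $G\in N$. The only facets containing it are $H_1$ and $H_2$, so $G\in N\cap N'=\emptyset$, a contradiction. Hence $r(H)>0$ for all $H\in N'$.

Now apply Lemma~\ref{lem:signs}(a) to $\varphi=u_H|_{\operatorname{lin}(F)}$ and $r=r(H)$.
\end{proof}

\section{Climbing from shell to shell}\label{sec:climb}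

Proposition~\ref{prop:cap} says that, seen from $F$, every facet functional of the new shell is a nonnegative combination of the functionals of the neighbors $F_v$ and $F^b$, with positive weight on $F^b$. To use this we assign a height to each facet. If all the neighbors $F_v$ and the neighbor $F^b$ are higher than $F$, then the whole new shell is higher than $F$. The neighbors $F_v$ lie in the shell of $F$, so they are higher when $F$ is the lowest facet of its shell, and Lemma~\ref{lem:signs}(b) then supplies $b$. The lowest facet of the new shell is thus higher than the lowest facet of the old one, and this cannot continue forever.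

\begin{proof}[Proof of Theorem~\ref{thm:color}]
The functionals $u_F$ are finitely many and pairwise distinct, so there is a vector $z\in V$ outside all the hyperplanes $\ker(u_F-u_G)$, $F\ne G$. The \emph{heights} $u_F(z)$ are then pairwise distinct. For a shell $N$ let $m(N)=\min_{G\in N}u_G(z)$. Choose a shell $N$ with $m(N)$ maximal and the facet $F\in N$ with $u_F(z)=m(N)$.

To measure heights relative to $F$ inside $\operatorname{lin}(F)$, put
\[
z_F=z-u_F(z)\,o .
\]
Since every facet functional takes the value $1$ at $o$,
\begin{equation}\label{eq:relative}
u_H(z_F)=u_H(z)-u_F(z)\qquad\text{for every facet }H .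
\end{equation}
For $H=F$ this shows $z_F\in\ker u_F=\operatorname{lin}(F)$. For $H=F_v$, which lies in $N$ and differs from $F$, it gives $\alpha_v(z_F)=u_{F_v}(z)-u_F(z)>0$ for all $v$. By Lemma~\ref{lem:signs}(b) there is a facet $b$ of $B_F$ with $\beta_b(z_F)>0$. Let $N'$ be the shell of $F^b$. For every $H\in N'$, equation \eqref{eq:relative} and Proposition~\ref{prop:cap} give
\[
u_H(z)-u_F(z)=u_H(z_F)=r\beta_b(z_F)+\sum_vs_v\alpha_v(z_F)\ge r\beta_b(z_F)>0 .
\]
Hence $m(N')>u_F(z)=m(N)$, contradicting the choice of $N$.
\end{proof}

By Section~\ref{sec:reduction}, Theorem~\ref{thm:sharp} follows, and with it Theorem~\ref{thm:main}.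

\begin{thebibliography}{9}

\bibitem{CPS}
Federico Castillo, Guillermo Pi\~neda-Villavicencio, Jos\'e Alejandro Samper,
\emph{Equifacetted polytopes whose facets are products of simplices: The simplicial prism case},
arXiv:2610.32035 (2026).

\end{thebibliography}
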